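# Affine Bruhat intervals read off from a polytope

## 1. Intervals in the affine group of the line

Take the group of transformations of the real line generated by the reflections $y\mapsto 2n-y$ in the integers $n\in\mathbb Z$. The integers cut the line into unit intervals $(k,k+1)$, which we call alcoves. Choose $(-1,0)$ as base alcove. The length of an alcove is the number of integers separating it from the base: for $k\ge 0$ the alcove $(k,k+1)$ is separated by $0,1,\dots,k$ and has length $k+1$; for $j\ge0$ the alcove $(-j-1,-j)$ is separated by $-1,\dots,-j$ and has length $j$. So there are exactly two alcoves of each length $l\ge1$, namely $(l-1,l)$ and $(-l-1,-l)$.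

Order the alcoves by declaring $A<rA$ whenever $r$ is the reflection in an integer that has $A$ and the base on the same side, and closing up transitively. Such a reflection increases the length. Conversely, from length $l$ we reach both alcoves of length $l+1$ in one step:

- from $(l-1,l)$, reflect in $l$ to get $(l,l+1)$, or in $-1$ to get $(-l-2,-l-1)$;
- from $(-l-1,-l)$, reflect in $-l-1$ to get $(-l-2,-l-1)$, or in $0$ to get $(l,l+1)$.

Hence $A<B$ if and only if $A$ has smaller length than $B$.

For an integer $n\ge0$ let $\theta(n)$ be the alcove $(n,n+1)$, of length $n+1$. Let $n=m+2a$ with $m\ge0$ and $a\ge1$. The interval $[\theta(m),\theta(n)]$ has a bottom, a top, and two elements in each of the $2a-1$ lengths between, so it has $4a$ elements, and two elements are comparable exactly when their lengths differ. As a poset it depends on $a$ alone. It does not depend on $m$, although the alcoves occurring do: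
$$[\theta(0),\theta(2)]=\{(0,1),\ (1,2),\ (-3,-2),\ (2,3)\},\qquad[\theta(1),\theta(3)]=\{(1,2),\ (2,3),\ (-4,-3),\ (3,4)\}.$$
So the segment from $m$ to $n$, considered only up to isometry, determines the interval. What replaces the segment in higher rank, and does its isometry class still determine the interval?

## 2. Affine Weyl groups, the polytope $P$, and the isometry problem

**Setting.** Let $\Phi$ be a reduced crystallographic root system spanning a Euclidean space $V$ with inner product $(\cdot,\cdot)$. Until Section 8 it may be reducible. We fix positive roots $\Phi^+$, simple roots $\alpha_i$ ($i\in I$), the Weyl group $W$ with longest element $w_0$, coroots $\alpha^\vee=2\alpha/(\alpha,\alpha)$, and fundamental weights $\varpi_i$, so that $(\varpi_i,\alpha_j^\vee)=\delta_{ij}$. Half the sum of the positive roots is $\rho$, half the sum of the positive coroots is $\rho^\vee$; recall $(\rho^\vee,\alpha_i)=1=(\rho,\alpha_i^\vee)$. For $K\subseteq I$ let $\Phi_K,W_K$ be the standard parabolic objects, $Q_K^\vee=\bigoplus_{k\in K}\mathbb Z\alpha_k^\vee$,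 $Q^\vee=Q^\vee_I$, and $V_K=\mathrm{span}\{\alpha_k:k\in K\}$. We write $I\setminus i$ for $I\setminus\{i\}$ and call $i\ne j$ adjacent if $(\alpha_i,\alpha_j)\ne0$.

A coweight is a vector $\nu$ with $\nu_\alpha:=(\nu,\alpha)\in\mathbb Z$ for all $\alpha\in\Phi$; put $\nu_i=\nu_{\alpha_i}$. It is dominant if all $\nu_i\ge0$, and $K$-dominant if $\nu_k\ge0$ for $k\in K$. We write $\nu\le\nu'$ if $\nu'-\nu$ is a nonnegative integer combination of simple coroots.

The hyperplanes are $H_{\alpha,k}=\{v:(v,\alpha)=k\}$, with reflections $s_{\alpha,k}(y)=s_\alpha y+k\alpha^\vee$. They generate $W_{\rm aff}$, and the alcoves are the components of the complement of all hyperplanes. The base alcove is the antidominant one, $A_{\rm id}=\{-1<(v,\alpha)<0\ \forall\alpha\in\Phi^+\}$. Put $A_x=x(A_{\rm id})$ for $x\in W_{\rm aff}$, and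
$$A_0=A_{w_0}=\{0<(v,\alpha)<1\ \forall\alpha\in\Phi^+\},\qquad A_{\theta(\mu)}=A_0+\mu .$$
We identify $x$ with its alcove $A_x$. In type $A_1$, with $v$ recorded by the number $(v,\alpha)$, this is Section 1; there $\alpha^\vee$ is the number $2$.

These textbook facts will be used freely.

- **(F1)** $W_{\rm aff}=W\ltimes Q^\vee$ acts simply transitively on alcoves. It is a Coxeter group, generated by the reflections in the walls of $A_{\rm id}$; its reflections are the $s_{\alpha,k}$. The length $\ell(x)$ is the number of hyperplanes separating $A_x$ from $A_{\rm id}$. The Bruhat order is the transitive closure of $x<rx$, for reflections $r$ such that $A_x$ and $A_{\rm id}$ lie on the same side of the hyperplane of $r$. Its covering relations are of this form and raise the length by $1$.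
- **(F2)** Translation by a coweight permutes the hyperplanes, hence the alcoves. For a coweight $\nu$ and $g\in W$ we have $g\nu-\nu\in Q^\vee$.
- **(F3)** If $\lambda$ is a dominant coweight, then $w\lambda\le\lambda$ for $w\in W$; similarly $\varpi_i-w\varpi_i$ is a nonnegative integer combination of simple roots. Every $W_K$-orbit contains a $K$-dominant vector. The group $W_K$ changes only the coefficients of the $\alpha_k^\vee$ with $k\in K$.
- **(F4)** For $w\in W$, $\ell(w)=\#\{\gamma>0:w\gamma<0\}$; for $\alpha>0$, $\ell(ws_\alpha)<\ell(w)$ if and only if $w\alpha<0$. A reflection $s_\alpha$ lies in $W_K$ if and only if $\alpha\in\Phi_K$; $W_K$ permutes $\Phi^+\setminus\Phi_K$; $W_K\cap W_L=W_{K\cap L}$; $\mathrm{Stab}_W(\varpi_i)=W_{I\setminus i}$.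
- **(F5)** A positive coroot $\alpha^\vee$ is a nonnegative integer combination of simple coroots, and the coefficient of $\alpha_i^\vee$ is at least $1$ when $\alpha\notin\Phi_{I\setminus i}$.

**Definition (the polytope).** Let $C$ be the cone spanned by the positive coroots and $\overline D=\{v:(v,\alpha)\ge0\ \forall\alpha\in\Phi^+\}$. For dominant coweights $\mu\le\lambda$,
$$P^{\Phi^\vee}_{\mu,\lambda}=(\mu+C)\cap(\lambda-C)\cap(\overline D-\rho^\vee).$$

Concretely, write $\lambda-\mu=\sum_ia_i\alpha_i^\vee$ and $J=\{i:a_i>0\}$. Since $C$ is spanned by the simple coroots, $\overline D$ is cut out by the simple roots, and $(\rho^\vee,\alpha_i)=1$,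
$$P^{\Phi^\vee}_{\mu,\lambda}=\Big\{v=\mu+\sum_{j\in J}x_j\alpha_j^\vee:\ 0\le x_j\le a_j\ (j\in J),\ (v,\alpha_i)\ge-1\ (i\in I)\Big\}.\tag{1}$$
It is a parallelepiped from which the inequalities $(v,\alpha_i)\ge-1$ may cut pieces off.

**Example (type $A_2$).** Write a coweight as $(\nu_1,\nu_2)$, so $\alpha_1^\vee=(2,-1)$ and $\alpha_2^\vee=(-1,2)$. Let $\lambda-\mu=2\alpha_1^\vee+\alpha_2^\vee=(3,0)$. For $\mu=(0,0)$ the cuts read $2x_1-x_2\ge-1$, which always holds on the box $0\le x_1\le2$, $0\le x_2\le1$, and $2x_2-x_1\ge-1$, which does not: it removes the corner $(x_1,x_2)=(2,0)$ and leaves the pentagon with vertices $(0,0),(1,0),(2,\tfrac12),(2,1),(0,1)$. For $\mu=(0,1)$ the second cut becomes $2x_2-x_1\ge-2$, which just touches the corner $(2,0)$; $P$ is the full parallelogram. It stays a translate of this parallelogram for $\mu=(0,2),(0,3),\dots$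

Now suppose $\Phi$ is irreducible and normalize the inner product so that long coroots have length $\sqrt2$. In type $A_1$, $P$ is then a segment of length $a\sqrt2$, which determines $a$ and hence, by Section 1, the interval. The problem comes from Nicolás Libedinsky, "Polytopal invariance for Lusztig's $q$-weight multiplicities", arXiv:2610.14275 (2026), and asks to prove or disprove the following statement. It is true.

**Theorem A.** Let $\Phi,\Phi'$ be irreducible root systems, normalized as above, $\mu\le\lambda$ dominant coweights of $\Phi$ and $\mu'\le\lambda'$ dominant coweights of $\Phi'$. If $P^{\Phi^\vee}_{\mu,\lambda}$ and $P^{\Phi'^\vee}_{\mu',\lambda'}$ are isometric, then the Bruhat intervals $[\theta(\mu),\theta(\lambda)]\subseteq W_{\rm aff}(\Phi)$ and $[\theta'(\mu'),\theta'(\lambda')]\subseteq W_{\rm aff}(\Phi')$ are isomorphic as posets.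

## 3. Translating inside the chambers, and where alcoves collide

Consider the simplest way for two polytopes to be isometric: same $\Phi$, same difference $\lambda-\mu=\lambda'-\mu'$, and $P'=P+t$ with $t=\mu'-\mu$. The first attempt is $A\mapsto A+t$. It fails already on the line. For $\mu=0,\lambda=2,t=1$, the element $(-3,-2)$ of $[\theta(0),\theta(2)]$ would go to $(-2,-1)$, which has length $1$, while $[\theta(1),\theta(3)]$ lives in lengths $2,3,4$. The correct image is $(-4,-3)$: on the left half-line we must translate by $-t$.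

This suggests translating before applying an element of $W$. Write an alcove as
$$A=u(\nu+v^{-1}A_0),\qquad u,v\in W,\ \nu\in\mu+Q^\vee,$$
and send it to $u(\nu+t+v^{-1}A_0)$. With $s=s_\alpha$ on the line, $(-3,-2)=s(2+A_0)$ goes to $s(3+A_0)=(-4,-3)$, as desired. But $(-3,-2)=-2+sA_0$ is another expression, and it would go to $-1+sA_0=(-2,-1)$. This is the exact point where the attempt stops. An alcove has $|W|$ expressions: $(u,\nu,v)$ and $(ug^{-1},g\nu,vg^{-1})$ give the same alcove for every $g\in W$, while $g(\nu+t)\neq g\nu+t$ unless $gt=t$.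

No choice of expression can cure this in general, because distinct alcoves really do merge. In type $A_2$ let $\lambda=(0,c)$ and $\lambda'=(2,c)$. Since $s_1\lambda=\lambda$, the alcoves $s_1(\lambda+A_0)$ and $\lambda+s_1A_0$ are equal; but $s_1(\lambda'+A_0)\neq\lambda'+s_1A_0$, since the first is not in the dominant chamber and the second is. In Section 9 this becomes a genuine pair of non-isomorphic intervals.

So we need three things: a rule saying which expressions $(u,\nu,v)$ may be used; control of the collisions among the permitted expressions, by an amount that $P$ can see; and a reason why the order is preserved. The plan is as follows.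

First, we lift the Bruhat order to triples $(u,\nu,v)$ by *moves* whose rules do not mention $\mu$ at all, and permit only triples reachable from $(e,\mu,e)$. Second, reachability costs something: leaving a parabolic subgroup $W_{I\setminus i}$, in $u$ or in $v$, uses up one copy of $\alpha_i^\vee$. A count then shows that permitted triples collide only through the group $W_N$, where $N$ is the set of cuts in (1) that really cut. For $j\in N$ the polytope remembers $\mu_j$, so $t_j=0$ and $W_N$ fixes $t$. Third, a move is a step upward in the Bruhat order only if it starts at a triple that is *positive*, and positivity does depend on $\mu$. But every triple can be improved to a positive one within its fibre, and we shall do this on the target side.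

## 4. The data $J$, $(a_i)$, $N$, $(\mu_j)_{j\in N}$

**Definition (data).** For dominant $\mu\le\lambda$ write $\lambda-\mu=\sum a_i\alpha_i^\vee$, $J=\{i:a_i>0\}$,
$$F=\{i\in I:\lambda_i-2a_i\ge-1\},\qquad N=I\setminus F .$$

If $i\notin J$ then $\lambda_i-2a_i=\lambda_i\ge0$; so $N\subseteq J$. Put $M_i=\sum_{j\ne i}|(\alpha_j^\vee,\alpha_i)|a_j$. Then $\lambda_i=\mu_i+2a_i-M_i$, so
$$\lambda_i-2a_i=\mu_i-M_i.\tag{2}$$
On the box in (1) we have
$$(v,\alpha_i)=\lambda_i-2(a_i-x_i)+\sum_{j\ne i}|(\alpha_j^\vee,\alpha_i)|(a_j-x_j)\ \ge\ \lambda_i-2a_i ,\tag{3}$$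
so for $i\in F$ the cut $(v,\alpha_i)\ge-1$ is redundant. For the pentagon of Section 2, $\lambda=(3,0)$ and $a=(2,1)$, so $\lambda_1-2a_1=-1$, $\lambda_2-2a_2=-2$, $F=\{1\}$, $N=\{2\}$. For $\mu=(0,1)$, $\lambda=(3,1)$, both numbers are $-1$ and $N=\emptyset$.

**Theorem B.** Let $\Phi,\Phi'$ be reduced crystallographic root systems (possibly reducible), with $\mu\le\lambda$ and $\mu'\le\lambda'$ dominant. Suppose there is a bijection $\sigma:J\to J'$ with $(\alpha_i^\vee,\alpha_j)=(\alpha'^\vee_{\sigma i},\alpha'_{\sigma j})$ and $a_i=a'_{\sigma i}$ for all $i,j\in J$, with $\sigma(N)=N'$, and with $\mu_j=\mu'_{\sigma j}$ for all $j\in N$. Then $[\theta(\mu),\theta(\lambda)]\cong[\theta'(\mu'),\theta'(\lambda')]$ as posets, by a bijection that is also an isomorphism of the induced directed Bruhat graphs (edges $x\to rx$, $r$ a reflection, $x<rx$).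

**Theorem C.** For $\Phi,\Phi'$ irreducible and normalized, $P^{\Phi^\vee}_{\mu,\lambda}$ and $P^{\Phi'^\vee}_{\mu',\lambda'}$ are isometric if and only if there is a bijection $\sigma:J\to J'$ with $(\alpha_i^\vee,\alpha_j^\vee)=(\alpha'^\vee_{\sigma i},\alpha'^\vee_{\sigma j})$, $a_i=a'_{\sigma i}$, $\sigma(N)=N'$, and $\mu_j=\mu'_{\sigma j}$ for $j\in N$.

Since $(\alpha_i^\vee,\alpha_j)=2(\alpha_i^\vee,\alpha_j^\vee)/(\alpha_j^\vee,\alpha_j^\vee)$, equal inner products of simple coroots give equal Cartan integers. So the "only if" part of Theorem C together with Theorem B proves Theorem A, even with isomorphic Bruhat graphs. Sections 5–7 prove Theorem B, Section 8 proves Theorem C.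

## 5. Triples and moves

Fix dominant $\mu\le\lambda$ and put $E=[\theta(\mu),\theta(\lambda)]$. For a condition $\mathcal P$ let $[\mathcal P]\in\{0,1\}$ be its truth value.

**Definition (triples).** $T=W\times(\mu+Q^\vee)\times W$, with $\pi(u,\nu,v)=u(\nu+v^{-1}A_0)$. The group $W$ acts by $g(u,\nu,v)=(ug^{-1},g\nu,vg^{-1})$; this stays in $T$ by (F2). Let $T_x=\pi^{-1}(A_x)$ and $o=(e,\mu,e)\in T_{\theta(\mu)}$. Note $(e,\lambda,e)\in T_{\theta(\lambda)}$.

**Lemma 1.** $\pi$ maps $T$ onto the set of alcoves, and its fibres are the $W$-orbits.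

*Proof.* Let $A$ be an alcove. Then $A-\mu$ is an alcove, so $A-\mu=\kappa+wA_0$ with $\kappa\in Q^\vee$, $w\in W$, and $A=\pi(e,\mu+\kappa,w^{-1})$. Next, $\pi(g\tau)=ug^{-1}(g\nu+gv^{-1}A_0)=\pi(\tau)$. Conversely let $\pi(u,\nu,v)=\pi(u',\nu',v')$ and $g=u'^{-1}u$. With $t_\kappa$ the translation by $\kappa$, the map
$$(u't_{\nu'}v'^{-1})^{-1}\,ut_\nu v^{-1}=v't_{-\nu'}\,g\,t_\nu v^{-1}=v'gv^{-1}\,t_{v(\nu-g^{-1}\nu')}$$
fixes $A_0$. It lies in $W_{\rm aff}$, because $\nu-g^{-1}\nu'\in Q^\vee$ by (F2). By simple transitivity it is the identity. So $v'=vg^{-1}$, $\nu'=g\nu$, and $u'=ug^{-1}$ by definition of $g$. $\square$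

**Definition (moves).** For $\alpha\in\Phi^+$ and $m\in\mathbb Z$:

- L-move: $(u,\nu,v)\to(us_\alpha,\ \nu+m\alpha^\vee,\ v)$, allowed if $m\ge[u\alpha>0]$;
- R-move: $(u,\nu,v)\to(u,\ \nu+m\alpha^\vee,\ vs_\alpha)$, allowed if $m\ge[v\alpha>0]$.

Let $\le_T$ be the reflexive transitive closure.

In every move $m\ge0$, so $\nu$ weakly increases in $\le$. The alcoves change by reflections. With $A=\pi(u,\nu,v)$ and $us_\alpha=s_{u\alpha}u$, the L-move gives
$$us_\alpha(\nu+m\alpha^\vee+v^{-1}A_0)=s_{u\alpha}A-m(u\alpha)^\vee=s_{u\alpha,-m}A;$$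
and since $s_\alpha(\nu+v^{-1}A_0)=\nu-\nu_\alpha\alpha^\vee+s_\alpha v^{-1}A_0$, the R-move gives
$$u(\nu+m\alpha^\vee+s_\alpha v^{-1}A_0)=u\big(s_\alpha(\nu+v^{-1}A_0)+(\nu_\alpha+m)\alpha^\vee\big)=s_{u\alpha,\nu_\alpha+m}A.$$

**Example (type $A_1$).** Let $\mu=0$. From $o=(e,0,e)$ one reaches $(s,2,e)$ by an L-move and $(e,2,s)$ by an R-move, both with $m=1$, and then $(e,2,e)$ from $(s,2,e)$ by an L-move with $m=0$. Their alcoves are $(-3,-2)$, $(1,2)$, $(2,3)$. Together with $\pi(o)=(0,1)$ this is exactly $[\theta(0),\theta(2)]$. The other expression $(e,-2,s)$ of $(-3,-2)$, which spoiled the attempt in Section 3, is not reachable from $o$, since $\nu$ never decreases.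

**Lemma 2 (moves do not cycle).** The height $h(u,\nu,v)=2(\rho,\nu)-\ell(u)-\ell(v)$ strictly increases under moves. Hence $\le_T$ is a partial order.

*Proof.* Take an L-move; R-moves are the same with $v$ in place of $u$. If $u\alpha<0$, then $\ell(us_\alpha)<\ell(u)$ and $m\ge0$, so $h$ increases. If $u\alpha>0$, then $m\ge1$ and $\ell(us_\alpha)-\ell(u)\le\ell(s_\alpha)$, so it suffices to show
$$\ell(s_\alpha)\le2(\rho,\alpha^\vee)-1.$$
We have $(\rho,\alpha^\vee)\alpha=\rho-s_\alpha\rho=\sum_{\gamma>0,\,s_\alpha\gamma<0}\gamma$. Pair with $\alpha^\vee$: the left side gives $2(\rho,\alpha^\vee)$. On the right there are $\ell(s_\alpha)$ terms. Each has $(\gamma,\alpha^\vee)\ge1$, because $\gamma-(\gamma,\alpha^\vee)\alpha<0<\gamma$, and $\gamma=\alpha$ contributes $2$. So the right side is at least $\ell(s_\alpha)+1$. $\square$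

**Positions.** We now say where $A=\pi(u,\nu,v)$ lies relative to $A_{\rm id}$. For a root $\alpha$ and $a\in A_0$ we have $(u(\nu+v^{-1}a),u\alpha)=\nu_\alpha+(a,v\alpha)$. So the functional $(\cdot,u\alpha)$ takes values
$$\text{on }A\text{ in }\big(\nu_\alpha-[v\alpha<0],\ \nu_\alpha+[v\alpha>0]\big),\qquad\text{on }A_{\rm id}\text{ in }\big(-[u\alpha>0],\ [u\alpha<0]\big).\tag{4}$$
These are unit intervals. The difference of their upper ends is
$$\delta(\tau,\alpha)=\nu_\alpha+[u\alpha>0]+[v\alpha>0]-1\qquad(\tau=(u,\nu,v)).$$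
So $|\delta(\tau,\alpha)|$ is the number of hyperplanes $H_{u\alpha,k}$, $k\in\mathbb Z$, separating $A$ from $A_{\rm id}$. Directly from the formula, $\delta(\tau,-\alpha)=-\delta(\tau,\alpha)$ and $\delta(g\tau,\alpha)=\delta(\tau,g^{-1}\alpha)$.

**Definition (positive).** $\tau\in T$ is positive if $\delta(\tau,\alpha)\ge0$ for all $\alpha\in\Phi^+$.

For instance in type $A_1$, $\tau=(e,-4,e)$ has $\pi(\tau)=(-4,-3)$ and $\delta(\tau,\alpha)=-3$, so it is not positive. The R-move with $m=1$ leads to $(e,-2,s)$ with alcove $(-3,-2)$: this move goes *down* in the Bruhat order.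

**Lemma 3 (Bruhat steps lift to moves, from any triple).** If $x<y=rx$ with $r$ a reflection and $\tau\in T_x$, then there is $\tau_2\in T_y$ with $\tau\to\tau_2$ a move. Hence if $x\le y$, then for every $\tau\in T_x$ there is $\tau_2\in T_y$ with $\tau\le_T\tau_2$.

*Proof.* Let $\tau=(u,\nu,v)$. Write the hyperplane of $r$ as $H_{u\alpha,k}$ with $\alpha\in\Phi^+$, which is possible since $H_{-\beta,-k}=H_{\beta,k}$. The alcoves $A_x$ and $A_{\rm id}$ are on the same side. If both are below (functional $<k$), then (4) gives $k\ge\nu_\alpha+[v\alpha>0]$, so the R-move with $m=k-\nu_\alpha$ is allowed, and its alcove is $s_{u\alpha,k}A_x=rA_x$. If both are above, then $k\le-[u\alpha>0]$, so the L-move with $m=-k$ is allowed, and its alcove is $s_{u\alpha,k}A_x=rA_x$. Iterate for the last claim. $\square$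

**Lemma 4 (moves from positive triples go up).** If $\tau$ is positive and $\tau\to\tau_2$ is a move, then $\pi(\tau_2)=r\,\pi(\tau)$ for a reflection $r$, and $\pi(\tau)<\pi(\tau_2)$.

*Proof.* For an L-move, $r=s_{u\alpha,k}$ with $k=-m\le-[u\alpha>0]$, so $A_{\rm id}$ is above the hyperplane. Positivity says $\nu_\alpha+[u\alpha>0]-[v\alpha<0]\ge0$, so the lower end $\nu_\alpha-[v\alpha<0]$ for $\pi(\tau)$ is at least $-[u\alpha>0]\ge k$, and $\pi(\tau)$ is above too. For an R-move, $k=\nu_\alpha+m\ge\nu_\alpha+[v\alpha>0]$, so $\pi(\tau)$ is below. Positivity gives $\nu_\alpha+[v\alpha>0]\ge1-[u\alpha>0]=[u\alpha<0]$, so $A_{\rm id}$ is below too. $\square$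

**Lemma 5 (improving to a positive triple).** For every $\tau\in T$ there is $g\in W$ with $g\tau$ positive and $\tau\le_Tg\tau$.

*Proof.* If $\delta(\tau,\alpha)<0$ for some $\alpha\in\Phi^+$, then $-\nu_\alpha\ge[u\alpha>0]+[v\alpha>0]$. Apply the L-move with $m=[u\alpha>0]$, then the R-move with $m'=-\nu_\alpha-[u\alpha>0]\ge[v\alpha>0]$. The result is $(us_\alpha,\nu-\nu_\alpha\alpha^\vee,vs_\alpha)=s_\alpha\tau$, so $\tau<_Ts_\alpha\tau$. Iterate. This stops, because $W$-orbits are finite and $h$ increases. $\square$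

**Lemma 6 (the price of leaving a parabolic).** If $o\le_T(u,\nu,v)$, then $\nu\ge\mu$, and for each $i\in I$ the coefficient of $\alpha_i^\vee$ in $\nu-\mu$ is at least $[u\notin W_{I\setminus i}]+[v\notin W_{I\setminus i}]$.

*Proof.* By (F5), no move decreases a coefficient; so $\nu\ge\mu$. Suppose an L-move has $u\in W_{I\setminus i}$ but $us_\alpha\notin W_{I\setminus i}$. Then $\alpha\in\Phi^+\setminus\Phi_{I\setminus i}$, hence $u\alpha>0$ by (F4), hence $m\ge1$. Since $\alpha^\vee$ contains $\alpha_i^\vee$ with coefficient at least $1$, the coefficient of $\alpha_i^\vee$ grows by at least $1$. The same holds for R-moves and $v$. The path starts at $u=v=e$. If it ends with $u\notin W_{I\setminus i}$, some L-move leaves $W_{I\setminus i}$; if it ends with $v\notin W_{I\setminus i}$, some R-move does; these are different moves. $\square$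

## 6. The reachable triples below $\lambda$

**Definition (the set $S$).** $S=\{\tau=(u,\nu,v)\in T:\ o\le_T\tau\text{ and }w\nu\le\lambda\text{ for all }w\in W\}$.

These are the permitted expressions. We have $o\in S$, since $w\mu\le\mu\le\lambda$. On the line, for $\mu=m$ and $\lambda=m+2a$, Lemma 6 and short paths give the following elements, with $\nu=m+2c$: for $c=0$ only $o$; for $c=1$ the triples with $(u,v)\ne(s,s)$; for $2\le c\le a$ all four pairs $(u,v)$. That makes $1+3+4(a-1)=4a$ triples, one for each element of the interval.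

**Lemma 7 ($S$ meets every fibre over $E$).** For $x\in E$ we have $T_x\cap S=\{\tau\in T_x:o\le_T\tau\}\neq\emptyset$.

*Proof.* Lemma 3 applied to $\theta(\mu)\le x$ and $o\in T_{\theta(\mu)}$ shows that the right side is not empty. Let $\tau=(u,\nu,v)\in T_x$ be arbitrary. By Lemma 3 for $x\le\theta(\lambda)$ and Lemma 1, $\tau\le_Tg(e,\lambda,e)$ for some $g\in W$, so $\nu\le g\lambda\le\lambda$. Applying this to $w\tau\in T_x$ gives $w\nu\le\lambda$ for all $w\in W$. So the second condition in the definition of $S$ is automatic on $T_x$. $\square$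

**Lemma 8 (staying in $S$).** Let $\tau\in S$, $\tau_2\in T$ and $\tau\le_T\tau_2$. If $\tau_2\in W\tau$ or $\pi(\tau_2)\in E$, then $\tau_2\in S$.

*Proof.* In both cases $o\le_T\tau_2$. If $\tau_2=g\tau$, the vectors $wg\nu$ are among those known to be $\le\lambda$. If $\pi(\tau_2)\in E$, use Lemma 7. $\square$

The next two lemmas are where the threshold $-1$ in the definition of $F$, that is, the shift $\rho^\vee$ in the polytope, does its work. The first says that the condition $w\nu\le\lambda$ need only be tested on $W_N$.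

**Lemma 9.** Let $\nu\in\mu+Q^\vee$ with $\mu\le\nu\le\lambda$. If $w\nu\le\lambda$ for all $w\in W_N$, then $w\nu\le\lambda$ for all $w\in W$.

*Proof.* Let $\bar\nu\in W_N\nu$ be $N$-dominant. By hypothesis $\bar\nu=\lambda-\sum\bar d_j\alpha_j^\vee$ with integers $\bar d_j\ge0$. For $i\in F$ the coefficient $\bar d_i$ is the same as for $\nu$, so $\bar d_i\le a_i$ because $\nu\ge\mu$. Hence for $i\in F$
$$\bar\nu_i=(\lambda_i-2a_i)+2(a_i-\bar d_i)+\sum_{j\ne i}|(\alpha_j^\vee,\alpha_i)|\bar d_j\ \ge\ -1 .$$
Let $G=\{i\in F:\bar\nu_i=-1\}$. For $i\in G$ all three terms are minimal: $\lambda_i=2a_i-1$, $\bar d_i=a_i$, and $\bar d_j=0$ for all $j$ adjacent to $i$. Since $\lambda_i\ge0$, we get $a_i\ge1$ and so $\bar d_i\ge1$. Therefore elements of $G$ are pairwise nonadjacent, and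
$$\nu^+:=\Big(\prod_{i\in G}s_i\Big)\bar\nu=\bar\nu+\sum_{i\in G}\alpha_i^\vee=\lambda-\sum_jd^\sharp_j\alpha_j^\vee,\qquad d^\sharp_j=\bar d_j-[j\in G]\ge0 .$$
So $\nu^+\le\lambda$. We check that $\nu^+$ is dominant.

- If $k\in G$, then $\nu^+_k=-1+2=1$.
- If $k$ is adjacent to an element of $G$, then $k\notin G$ and $d^\sharp_k=\bar d_k=0$, so $\nu^+_k=\lambda_k+\sum_{j\ne k}|(\alpha_j^\vee,\alpha_k)|d^\sharp_j\ge0$.
- Otherwise $\nu^+_k=\bar\nu_k$, which is $\ge0$: for $k\in N$ by $N$-dominance, for $k\in F\setminus G$ since $\bar\nu_k\ge-1$ is an integer different from $-1$.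

Since $\nu^+$ is dominant and lies in $W\nu$, we get $w\nu\le\nu^+\le\lambda$ for all $w\in W$. $\square$

**Lemma 10 (collisions in $S$ come from $W_N$).** If $\tau\in S$ and $g\tau\in S$, then $g\in W_N$.

*Proof.* Since $\bigcap_{i\in F}W_{I\setminus i}=W_N$, suppose that $i\in F$ and $g\notin W_{I\setminus i}$; we derive a contradiction. Write $\tau=(u,\nu,v)$, and let $m,m'\ge0$ be the coefficients of $\alpha_i^\vee$ in $\nu-\mu$ and $g\nu-\mu$. Not both of $u,ug^{-1}$ lie in $W_{I\setminus i}$, and not both of $v,vg^{-1}$ do. So Lemma 6, applied to $\tau$ and to $g\tau=(ug^{-1},g\nu,vg^{-1})$, gives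
$$m+m'\ge2 .$$
We show $m+m'\le1$. Let $\bar\nu=p\nu$, with $p\in W_{I\setminus i}$, be $(I\setminus i)$-dominant. By definition of $S$, $\bar\nu=\lambda-\sum\bar d_j\alpha_j^\vee$ with $\bar d_j\ge0$. As $p$ does not change the coefficient of $\alpha_i^\vee$, $\bar d_i=a_i-m$. Hence
$$\bar\nu_i=(\lambda_i-2a_i)+2m+\sum_{j\ne i}|(\alpha_j^\vee,\alpha_i)|\bar d_j\ \ge\ 2m-1 .\tag{5}$$

*Case $\bar\nu_i\ge0$.* Then $\bar\nu$ is dominant. Since $pg^{-1}\notin W_{I\setminus i}=\mathrm{Stab}(\varpi_i)$, we have $\varpi_i-pg^{-1}\varpi_i=\sum c_j\alpha_j\ne0$ with integers $c_j\ge0$. Pairing with $\varpi_i$ gives $c_i(\alpha_i,\alpha_i)/2=(\varpi_i-pg^{-1}\varpi_i,\varpi_i)>0$, since two different vectors of the same length as $\varpi_i$, one of them $\varpi_i$, have inner product $<|\varpi_i|^2$. So $c_i\ge1$. Therefore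
$$(g\nu,\varpi_i)=(\bar\nu,pg^{-1}\varpi_i)=(\bar\nu,\varpi_i)-\sum_jc_j\bar\nu_j\le(\bar\nu,\varpi_i)-\bar\nu_i .$$
Subtract $(\mu,\varpi_i)$, noting that $(\cdot,\varpi_i)$ reads off the coefficient of $\alpha_i^\vee$: $m'\le m-\bar\nu_i\le1-m$ by (5).

*Case $\bar\nu_i<0$.* By (5), $m=0$ and $\bar\nu_i=-1$, with equality throughout: $\lambda_i=2a_i-1$, so $a_i\ge1$ and $\bar d_i=a_i\ge1$; and $\bar d_j=0$ for $j$ adjacent to $i$. The vector $s_i\bar\nu=\bar\nu+\alpha_i^\vee$ is dominant, as in Lemma 9. At $i$ its value is $1$. At a neighbor $k$ of $i$ it is $\lambda_k+\sum_{j\ne k}|(\alpha_j^\vee,\alpha_k)|(\bar d_j-[j=i])\ge0$, as $\bar d_k=0$. Elsewhere it is $\bar\nu_k\ge0$. So $g\nu\le\bar\nu+\alpha_i^\vee$, which gives $m'\le m+1=1$ and $m+m'\le1$. $\square$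

Collisions through $W_N$ do occur. For the pentagon ($\mu=0$, $\lambda=(3,0)$, $N=\{2\}$), the triples $(s_2,\lambda,e)$ and $(e,\lambda,s_2)$ are both in $S$: from $o$ one reaches $(e,\lambda-\alpha_2^\vee,e)$ by steps $(e,\nu,e)\to(s_j,\nu+\alpha_j^\vee,e)\to(e,\nu+\alpha_j^\vee,e)$, and then an L- or R-move with $\alpha=\alpha_2$, $m=1$. Since $s_2\lambda=\lambda$, the action of $s_2$ exchanges them.

**Lemma 11 ($S$ in terms of $J$ and $N$).** Let $T_J=W_J\times(\mu+Q_J^\vee)\times W_J$, and call a move between elements of $T_J$ with $\alpha\in\Phi_J^+$ a $J$-move. Then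
$$S=\{(u,\nu,v)\in T_J:\ \text{reached from }o\text{ by }J\text{-moves},\ w\nu\le\lambda\ \ \forall w\in W_N\}.$$
Moreover every move between two elements of $S$ is a $J$-move.

*Proof.* Let $\tau\in S$ and let $(u_1,\nu_1,v_1)$ be any triple on a chain of moves from $o$ to $\tau=(u,\nu,v)$. Since $\nu$-components increase, $\mu\le\nu_1\le\nu\le\lambda$. For $i\notin J$ the coefficient of $\alpha_i^\vee$ in $\nu_1-\mu$ lies between $0$ and $a_i=0$, so Lemma 6 gives $u_1,v_1\in W_{I\setminus i}$. Hence $(u_1,\nu_1,v_1)\in T_J$. The root $\alpha$ of each move on the chain satisfies $s_\alpha\in W_J$, so $\alpha\in\Phi_J^+$ by (F4). This proves "$\subseteq$". The same last argument proves the final sentence, since $S\subseteq T_J$. For "$\supseteq$": a triple in the right-hand set satisfies $o\le_T\tau$, so $\mu\le\nu$; $\nu\le\lambda$ is the case $w=e$; now Lemma 9 applies. $\square$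

## 7. Transporting an interval: proof of Theorem B

**Step 1: the transport of triples.** This step produces a bijection $S\to S'$ that carries moves to moves and collisions to collisions. Let $f_0:V_J\to V'_{J'}$ be the linear isomorphism with $f_0(\alpha_j^\vee)=\alpha'^\vee_{\sigma j}$. As $s_j\alpha_i^\vee=\alpha_i^\vee-(\alpha_i^\vee,\alpha_j)\alpha_j^\vee$ and Cartan integers agree, $f_0$ intertwines $s_j$ with $s'_{\sigma j}$. This gives an isomorphism $u\mapsto u'$, $W_J\to W'_{J'}$, mapping $W_K$ to $W'_{\sigma K}$ for $K\subseteq J$, and a bijection $\alpha\mapsto\alpha'$, $\Phi_J\to\Phi'_{J'}$, defined by $\alpha'^\vee=f_0(\alpha^\vee)$, with $s_\alpha\mapsto s_{\alpha'}$, $(u\alpha)'=u'\alpha'$, preserving positivity. Also $f_0(\lambda-\mu)=\lambda'-\mu'$, because $a_i=a'_{\sigma i}$. Define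
$$T_J\to T'_{J'},\qquad\tau=(u,\mu+q,v)\ \mapsto\ \tau'=(u',\mu'+f_0q,v').$$
It is a bijection carrying $o$ to $o'$. It carries $J$-moves to $J'$-moves in both directions, since the rules $m\ge[u\alpha>0]$ and $m\ge[v\alpha>0]$ do not involve $\mu$.

For $j\in N$ and $q\in Q_J^\vee$,
$$s_j(\mu+q)-\mu=q-\big(\mu_j+(q,\alpha_j)\big)\alpha_j^\vee .$$
Here $\mu_j=\mu'_{\sigma j}$ by hypothesis and $(q,\alpha_j)=(f_0q,\alpha'_{\sigma j})$. So, writing $\nu=\mu+q$ and $\nu'=\mu'+f_0q$,
$$f_0(w\nu-\mu)=w'\nu'-\mu'\quad(w\in W_N),\qquad(g\tau)'=g'\tau'\quad(g\in W_N).$$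
In particular $f_0(\lambda-w\nu)=\lambda'-w'\nu'$, so $w\nu\le\lambda$ if and only if $w'\nu'\le\lambda'$. By Lemma 11 on both sides the bijection restricts to $S\leftrightarrow S'$. Moreover, for $\tau,\tau_1\in S$,
$$\pi(\tau)=\pi(\tau_1)\iff\pi'(\tau')=\pi'(\tau_1').\tag{6}$$
Indeed, by Lemmas 1 and 10 the left side means $\tau_1=g\tau$ with $g\in W_N$, the right side means $\tau'_1=g'\tau'$ with $g'\in W'_{N'}$, and these are equivalent by the formula for $(g\tau)'$.

**Step 2: the map on alcoves.** For $x\in E$ put $\varphi(x)=\pi'(\tau')$ for any $\tau\in T_x\cap S$. Such $\tau$ exists by Lemma 7, and the result is independent of the choice by (6).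

**Step 3: edges go to edges.** This step proves: *if $x<y=rx$ with $x,y\in E$ and $r$ a reflection, then $\varphi(y)=r'\varphi(x)$ for a reflection $r'$, and $\varphi(x)<\varphi(y)$.* A lift $\tau$ of $x$ gives a move $\tau\to\tau_2$ and so a move $\tau'\to\tau_2'$, but this goes up only if $\tau'$ is positive for $\Phi'$. So we first improve $\tau'$ in the target, and only then lift the step in the source.

Take $\tau\in T_x\cap S$. By Lemma 5 for $\Phi'$ there is a positive triple $\tau'_*\ge_{T'}\tau'$ in the orbit $W'\tau'$. By Lemma 8 for $\Phi'$, $\tau'_*\in S'$. So $\tau'_*$ is the image of some $\tau_*\in S$. As $\pi'(\tau'_*)=\pi'(\tau')$, (6) gives $\tau_*\in T_x$. By Lemma 3, which works from any triple over $x$, there is a move $\tau_*\to\tau_2$ with $\tau_2\in T_y$. Since $y\in E$, Lemma 8 gives $\tau_2\in S$. By Lemma 11 the move is a $J$-move, so $\tau'_*\to\tau'_2$ is a move. It starts at a positive triple, with $\pi'(\tau'_*)=\varphi(x)$ and $\pi'(\tau_2')=\varphi(y)$. Lemma 4 gives the claim.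

**Step 4: order and end points.** If $x\le y$ in $E$, there is a chain $x=x_0<x_1<\dots<x_k=y$ with $x_{l+1}=r_lx_l$, $r_l$ reflections, and it is contained in $E$; so $\varphi$ preserves order. Suppose $E\ne\emptyset$, so that $\theta(\mu),\theta(\lambda)\in E$. We know $o\in S$. Also $(e,\lambda,e)\in S$. Indeed $(e,\nu,e)\to(s_j,\nu+\alpha_j^\vee,e)\to(e,\nu+\alpha_j^\vee,e)$ are L-moves (with $m=1$, then $m=0$), so $o\le_T(e,\lambda,e)$, and $w\lambda\le\lambda$. Since $(e,\lambda,e)'=(e,\lambda',e)$,
$$\varphi(\theta(\mu))=\pi'(o')=\theta'(\mu'),\qquad\varphi(\theta(\lambda))=\pi'(e,\lambda',e)=\theta'(\lambda').$$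
So $\varphi(E)\subseteq E'$ and in particular $E'\neq\emptyset$. By symmetry $E'\ne\emptyset$ implies $E\ne\emptyset$, so the two are empty together and then there is nothing to prove.

**Step 5: the inverse.** By symmetry there is an order-preserving map $\psi:E'\to E$, $\psi(\pi'(\tau'))=\pi(\tau)$ for $\tau\in S$ with $\pi'(\tau')\in E'$. For $x\in E$ and $\tau\in T_x\cap S$ we have $\psi(\varphi(x))=\pi(\tau)=x$, and likewise $\varphi\psi=\mathrm{id}$. So $\varphi$ is a poset isomorphism. By Step 3 for $\varphi$ and for $\psi$ it is an isomorphism of directed Bruhat graphs. This proves Theorem B. $\square$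

## 8. Recovering the data from the isometry class: proof of Theorem C

Now $\Phi,\Phi'$ are irreducible and normalized: long coroots have length $\sqrt2$. Two standard facts are used. In a finite system of linear inequalities defining a full-dimensional polytope, every facet comes from one of the inequalities, and an inequality whose removal changes the set defines a facet. A distance-preserving bijection between convex subsets of Euclidean spaces preserves segments and ratios along them (equality in the triangle inequality), so it extends to an affine isometry of the affine hulls.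

If $J=\emptyset$, then $P$ is a point. Isometry with $P'$ then means that $P'$ is a point, that is, $J'=\emptyset$, and the theorem is trivial. So let $J,J'\ne\emptyset$.

Put $\beta=\lambda-\mu$, and let $\omega_i\in V_J$ ($i\in J$) be the basis dual to $(\alpha_j^\vee)_{j\in J}$. By (1) and (3), where the cuts with $i\in F$ are redundant, $P=\mu+Q$ with
$$Q=\big\{q\in V_J:\ (q,\omega_i)\ge0,\ (\beta-q,\omega_i)\ge0\ (i\in J),\ \ (q,\alpha_i)\ge-1-\mu_i\ (i\in N)\big\}.$$

**Step 1: the facets of $Q$.** The points $0$ and $\beta$ satisfy all cut inequalities strictly, because $(\mu,\alpha_i)=\mu_i\ge0>-1$ and $(\mu+\beta,\alpha_i)=\lambda_i\ge0>-1$. So near $0$ the set $Q$ coincides with the cone $C_J=\sum_{j\in J}\mathbb R_{\ge0}\alpha_j^\vee$, and near $\beta$ with $\beta-C_J$. Hence $Q$ is full-dimensional in $V_J$, all $\pm\omega_i$ are inner facet normals, and $0$ (respectively $\beta$) lies exactly on the facets with inner normals $\omega_i$ (respectively $-\omega_i$), $i\in J$.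

Let $i\in N$. The point $\beta-a_i\alpha_i^\vee$ violates the $i$-th cut, since $(\mu+\beta-a_i\alpha_i^\vee,\alpha_i)=\lambda_i-2a_i<-1$. It satisfies all other inequalities: it is in the box, and for $j\ne i$ we have $(\mu+\beta-a_i\alpha_i^\vee,\alpha_j)=\lambda_j+a_i|(\alpha_i^\vee,\alpha_j)|\ge0$. So the $i$-th cut is irredundant, $\alpha_i$ is an inner facet normal, and $\min_Q(\cdot,\alpha_i)=-1-\mu_i$. By (2), $M_i=\mu_i-(\lambda_i-2a_i)>0$, so $i$ has a neighbor $j\in J$. Thus $\alpha_i$ pairs nontrivially with both $\alpha_i^\vee$ and $\alpha_j^\vee$, whereas each $\omega_k$ pairs nontrivially with only one simple coroot in $J$. So $\alpha_i$ is not proportional to any $\omega_k$. Therefore the inner facet normal rays of $Q$ are exactly the pairwise distinct rays spanned by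
$$\mathcal N=\{\pm\omega_i:i\in J\}\cup\{\alpha_i:i\in N\},$$
and
$$\text{for }i\in N,\text{ the ray }-\mathbb R_{>0}\alpha_i\text{ is not a facet normal ray.}\tag{7}$$

**Step 2: orthogonal components.** This step lets us work one connected component at a time. Let $J=\bigsqcup_kJ_k$ be the decomposition into connected components of the Dynkin diagram of $J$. Then $V_J=\bigoplus_kV_{J_k}$ is orthogonal, and $\omega_i\in V_{J_k}$ for $i\in J_k$. We claim
$$(\omega_i,\omega_j)>0\quad\text{for }i,j\in J_k.\tag{8}$$
Write $\omega_i=\sum_{l\in J_k}c_l\alpha_l^\vee=\omega^+-\omega^-$, where $\omega^+$ and $\omega^-$ collect the positive and the absolute values of the negative coefficients. Then $(\omega_i,\omega^-)\ge0$, as $(\omega_i,\alpha_l^\vee)\ge0$; and $(\omega^+,\omega^-)\le0$, as the supports are disjoint. Hence $0\le(\omega_i,\omega^-)\le-|\omega^-|^2$ and $\omega^-=0$, so all $c_l\ge0$. If $c_l=0$ for some $l\in J_k$, then $0\le(\omega_i,\alpha_l^\vee)=\sum_{j\ne l}c_j(\alpha_j^\vee,\alpha_l^\vee)\le0$, so $c_j=0$ for all neighbors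 $j$ of $l$; by connectedness $\omega_i=0$, absurd. So all $c_l>0$, and $c_l=(\omega_i,\omega_l)$.

Since also $(\alpha_i,\omega_i)>0$, the connected components of the non-orthogonality graph on $\mathcal N$ are exactly the sets $\mathcal N_k=\mathcal N\cap V_{J_k}$, and $\mathcal N_k$ spans $V_{J_k}$. Moreover $Q=\prod_kQ_k$, where $Q_k\subset V_{J_k}$ is given by the inequalities with index in $J_k$. Put $N_k=N\cap J_k$ and let $\beta_k$ be the component of $\beta$. The description in Step 1 holds for each $Q_k$, with $J_k,N_k,\beta_k$ in place of $J,N,\beta$.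

**Step 3: the "if" direction.** Given $\sigma$ as in the theorem, the linear map $V_J\to V'_{J'}$, $\alpha_j^\vee\mapsto\alpha'^\vee_{\sigma j}$, is an isometry since inner products agree. Hence it maps $\alpha_j=2\alpha_j^\vee/(\alpha_j^\vee,\alpha_j^\vee)$ to $\alpha'_{\sigma j}$ and $\omega_j$ to $\omega'_{\sigma j}$. It maps $\beta$ to $\beta'$, because $a_i=a'_{\sigma i}$. With $\sigma(N)=N'$ and $\mu_j=\mu'_{\sigma j}$ on $N$ it maps $Q$ onto $Q'$. So $P$ and $P'$ are isometric.

From here on let $f:P\to P'$ be an isometry.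

**Step 4: splitting $f$.** The map $f$ extends to an affine isometry $\mu+V_J\to\mu'+V'_{J'}$; let $g:V_J\to V'_{J'}$ be its linear part. It maps facet normal rays bijectively to facet normal rays and preserves orthogonality. By Step 2 it induces a bijection $k\mapsto k'$ of components with $gV_{J_k}=V'_{J'_{k'}}$. Regarded as a map $Q\to Q'$, $f$ is $q\mapsto c+gq$; comparing components, it induces isometries $f_k:Q_k\to Q'_{k'}$, $f_k(q)=c_{k'}+gq$. Fix $k$ and let $n=|J_k|=|J'_{k'}|$.

**Step 5: the vertex over $0$ is $0$ or $\beta_k$.** Let $z=f_k^{-1}(0)$ and $z^*=f_k^{-1}(\beta'_{k'})$. The facet normal rays of $Q_k$ at $z$ are the $g^{-1}(\mathbb R_{>0}\omega'_i)$, $i\in J'_{k'}$: there are $n$ of them, with pairwise strictly positive inner products by (8). Those at $z^*$ are their negatives. So the negative of each normal ray at $z$ is again a facet normal ray, and by (7) no normal ray at $z$ is spanned by an $\alpha_i$, $i\in N_k$. Hence all are spanned by vectors $\pm\omega_i$. Since $(\omega_i,-\omega_j)<0$, all signs agree.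 There are $n$ rays, so they are all the $\omega_i$ or all the $-\omega_i$, $i\in J_k$. In the first case $(z,\omega_i)=0$ for all $i$ and $z=0$; in the second case $z=\beta_k$.

**Step 6: we may assume $f_k(0)=0$.** Suppose $z=\beta_k$. Then $g$ maps the rays of $\{-\omega_i\}$ onto those of $\{\omega'_j\}$, hence the rays of $\{\omega_i\}$ onto those of $\{-\omega'_j\}$. So it maps the remaining rays, those of $\{\alpha_i\}_{i\in N_k}$, onto those of $\{\alpha'_j\}_{j\in N'_{k'}}$. Comparing tangent cones at $\beta_k$ and at $f_k(\beta_k)=0$ gives $g(-C_{J_k})=C'_{J'_{k'}}$. Comparing extremal rays, $g\alpha_i\in-\mathbb R_{>0}\alpha'_{\sigma(i)}$ for a bijection $\sigma$. If $i\in N_k$, then also $g\alpha_i\in\mathbb R_{>0}\alpha'_j$ for some $j$, which contradicts linear independence of simple roots. So $N_k=\emptyset$, $Q_k$ is a parallelepiped invariant under $q\mapsto\beta_k-q$, and we replace $f_k$ by $q\mapsto f_k(\beta_k-q)$, which maps $0$ to $f_k(\beta_k)=0$.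

**Step 7: simple coroots go to simple coroots.** Now $f_k=:g_k$ is a linear isometry with $g_k(Q_k)=Q'_{k'}$. Comparing tangent cones at $0$, $g_k(\mathbb R_{\ge0}\alpha_i^\vee)=\mathbb R_{\ge0}\alpha'^\vee_{\sigma i}$ for a bijection $\sigma:J_k\to J'_{k'}$. Only the lengths are in question. We have $Q_k\cap\mathbb R_{\ge0}\alpha_i^\vee=\{x\alpha_i^\vee:0\le x\le e_i\}$, where $e_i>0$ since $Q_k$ is the cone $C_{J_k}$ near $0$, and $e_i$ is rational because all conditions on $x$, namely $x\le a_i$ and $x(\alpha_i^\vee,\alpha_j)\ge-1-\mu_j$ for $j\in N_k$, have rational coefficients. As $g_k$ preserves lengths of segments,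
$$e_i\,|\alpha_i^\vee|=e'_{\sigma i}\,|\alpha'^\vee_{\sigma i}| .$$
So $|\alpha_i^\vee|^2/|\alpha'^\vee_{\sigma i}|^2$ is the square of a rational number. By the normalization, squared lengths of coroots lie in $\{2,1,\tfrac23\}$. The quotients of distinct elements are $2,3,\tfrac32$ and their inverses, none of which is the square of a rational. Hence $|\alpha_i^\vee|=|\alpha'^\vee_{\sigma i}|$ and $g_k\alpha_i^\vee=\alpha'^\vee_{\sigma i}$.

**Step 8: reading off the data.** Let $f_0=\bigoplus_kg_k:V_J\to V'_{J'}$, a linear isometry with $f_0(Q)=Q'$ and $f_0\alpha_i^\vee=\alpha'^\vee_{\sigma i}$ for a bijection $\sigma:J\to J'$. So inner products of simple coroots agree, $f_0\alpha_i=\alpha'_{\sigma i}$, $f_0\omega_i=\omega'_{\sigma i}$. Since $Q\ni\beta$ and $(q,\omega_i)\le(\beta,\omega_i)=a_i$ on $Q$,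
$$a_i=\max_Q(\cdot,\omega_i)=\max_{Q'}(\cdot,\omega'_{\sigma i})=a'_{\sigma i}.$$
The facet normal rays other than those of the $\pm\omega_i$ go to those other than the $\pm\omega'_i$, so $\sigma(N)=N'$. For $i\in N$, Step 1 gives $-1-\mu_i=\min_Q(\cdot,\alpha_i)=\min_{Q'}(\cdot,\alpha'_{\sigma i})=-1-\mu'_{\sigma i}$. This proves Theorem C, and with Theorem B it proves Theorem A. $\square$

## 9. Product decomposition, failure of the converse, and the shift $2\rho^\vee$

**Proposition 12.** Let $J_k$ be the connected components of the support $J$ of $\lambda-\mu$, and let $\mu_{J_k},\lambda_{J_k}$ be the orthogonal projections to $V_{J_k}$. Then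
$$[\theta(\mu),\theta(\lambda)]\cong\prod_k\,[\theta_{J_k}(\mu_{J_k}),\theta_{J_k}(\lambda_{J_k})],$$
where $\theta_{J_k}$ refers to the root system $\Phi_{J_k}$. If $\lambda-\mu=k\alpha_i^\vee$, the interval is isomorphic to the interval $[\theta(0),\theta(k\alpha^\vee)]$ of type $\tilde A_1$. If $\mu_i\ge M_i-1$ for all $i\in J$, the interval depends only on $\lambda-\mu$.

*Proof.* Apply Theorem B with $\Phi'=\Phi_J$ and $\mu',\lambda'$ the projections of $\mu,\lambda$ to $V_J$. Values on $\alpha_j$, $j\in J$, and the difference are unchanged, so the data agree with $\sigma=\mathrm{id}$. The alcoves of $\Phi_J$ are products of alcoves of the $\Phi_{J_k}$, $W_{\rm aff}(\Phi_J)$ is the product of the Coxeter groups $W_{\rm aff}(\Phi_{J_k})$, and every reflection acts in a single factor. So the Bruhat order is the product order, and intervals are products. If $\lambda-\mu=k\alpha_i^\vee$ with $k\ge1$, then $J=\{i\}$ and $M_i=0$, so $N=\emptyset$ by (2), and the data equal those of $(A_1,0,k\alpha^\vee)$; for $k=0$ both intervals are points.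 If $\mu_i\ge M_i-1$ for all $i\in J$, then $N=\emptyset$ by (2), and the data no longer involve $\mu$. $\square$

By Section 1, the interval for $\lambda-\mu=k\alpha_i^\vee$, $k\ge1$, has $4k$ elements.

**Proposition 13.** The converse of Theorem A is false: isomorphic intervals can have non-isometric polytopes.

*Proof.* Let $\Phi$ be of type $B_2$ with $\alpha_1^\vee$ long and $\alpha_2^\vee$ short: squared lengths $2$ and $1$, inner product $-1$. Then $(\alpha_1^\vee,\alpha_2)=-2$ and $(\alpha_2^\vee,\alpha_1)=-1$. Let $\mu=2\rho^\vee=(2,2)$. Both $\mu+\alpha_1^\vee=(4,0)$ and $\mu+\alpha_2^\vee=(1,4)$ are dominant. The data are $J=\{1\}$ and $J'=\{2\}$, in both cases with Cartan matrix $(2)$, $a=1$ and $N=\emptyset$. So $[\theta(\mu),\theta(\mu+\alpha_1^\vee)]\cong[\theta(\mu),\theta(\mu+\alpha_2^\vee)]$ by Theorem B, while the polytopes are segments of lengths $\sqrt2$ and $1$. $\square$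

Theorem B is thus strictly stronger than Theorem A: it needs only Cartan integers, not lengths.

**Proposition 14.** If $\overline D-\rho^\vee$ is replaced by $\overline D-2\rho^\vee$ in the definition of $P$, the statement of Theorem A fails, already for $\Phi=\Phi'$ of type $A_2$.

*Proof.* Let $b\ge0$ and $\lambda-\mu=\alpha_1^\vee+2\alpha_2^\vee=(0,3)$. We compare $\mu=(0,b)$ with $\mu=(2,b)$.

**Step 1: the modified polytopes are translates.** On the box $0\le x_1\le1$, $0\le x_2\le2$ we have $(v,\alpha_1)=\mu_1+2x_1-x_2\ge-2$ and $(v,\alpha_2)=b+2x_2-x_1\ge-1$. So the conditions $(v,\alpha_i)\ge-2$ cut nothing, and both modified polytopes are translates of the same parallelogram.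

**Step 2: candidates for coatoms, for any $\Phi$.** We show that an element $y$ covered by $\theta(\lambda)$ is one of the alcoves $s_j(\lambda+A_0)$, $\lambda+s_jA_0$ with $j\in I$. By (F1), $\theta(\lambda)=ry$ for a reflection $r$, and $\ell(y)=\ell(\theta(\lambda))-1$. Take a positive $\tau=(u,\nu,v)\in T_y$ (Lemma 5). Every hyperplane is $H_{u\alpha,k}$ for exactly one $\alpha\in\Phi^+$ and $k$, so
$$\ell(y)=\sum_{\alpha>0}\delta(\tau,\alpha)=2(\rho,\nu)+\big(|\Phi^+|-\ell(u)\big)+\big(|\Phi^+|-\ell(v)\big)-|\Phi^+|=h(\tau)+\ell(w_0).$$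
Lemma 3 gives a move $\tau\to\tau_2\in T_{\theta(\lambda)}$, and
$$\ell(\theta(\lambda))=\sum_{\alpha>0}|\delta(\tau_2,\alpha)|\ge\sum_{\alpha>0}\delta(\tau_2,\alpha)=h(\tau_2)+\ell(w_0)\ge h(\tau)+1+\ell(w_0)=\ell(\theta(\lambda)).$$
So equality holds: $\tau_2$ is positive and $h(\tau_2)=h(\tau)+1$. We have $\delta((e,\lambda,e),\alpha)=\lambda_\alpha+1>0$ for all $\alpha\in\Phi^+$, and $\delta(g(e,\lambda,e),\alpha)=\delta((e,\lambda,e),g^{-1}\alpha)$ is negative when $g^{-1}\alpha<0$. So the only positive element of $T_{\theta(\lambda)}$ is $(e,\lambda,e)$, and $\tau_2=(e,\lambda,e)$. Hence $\tau=(s_\alpha,\lambda-m\alpha^\vee,e)$ or $\tau=(e,\lambda-m\alpha^\vee,s_\alpha)$ with $m\ge0$, and $1=h(\tau_2)-h(\tau)=2m(\rho,\alpha^\vee)+\ell(s_\alpha)$. So $m=0$ and $\alpha=\alpha_j$ is simple, which gives $y=s_j(\lambda+A_0)$ or $y=\lambda+s_jA_0$.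

**Step 3: $\mu=(0,b)$, $\lambda=(0,b+3)$.** Here $s_1\lambda=\lambda$, so $s_1(\lambda+A_0)=\lambda+s_1A_0$: this is the collision of Section 3. There are at most three candidates, so the interval has at most three coatoms.

**Step 4: $\mu=(2,b)$, $\lambda=(2,b+3)$.** We show that the interval has exactly four coatoms. Since $\lambda_j\ge1$ and $s_j$ permutes $\Phi^+\setminus\{\alpha_j\}$, the alcoves $\lambda+s_jA_0$ are in the dominant chamber, while $s_j(\lambda+A_0)$ is in the chamber of $s_j$; so the four candidates are distinct. They have length $\ell(\theta(\lambda))-1$ and lie below $\theta(\lambda)$. Indeed $s_j$ is the reflection in a wall of $A_{\rm id}$, hence a simple reflection of $W_{\rm aff}$, and $\lambda+A_0$ is on the other side of $H_{\alpha_j,0}$ than $A_{\rm id}$. And $\lambda+s_jA_0$ is obtained from $\lambda+A_0$ by crossing the single wall $H_{\alpha_j,\lambda_j}$ toward the side of $A_{\rm id}$.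

It remains to see that they lie above $\theta(\mu)$. Suppose $\nu$ and $\nu+\alpha_j^\vee$ are dominant. Then $(e,\nu,e)$ is positive, with $\delta=\nu_\alpha+1$. So is $(s_j,\nu+\alpha_j^\vee,e)$, whose value at $\alpha\in\Phi^+$ is $(\nu+\alpha_j^\vee)_\alpha+[s_j\alpha>0]\ge0$ (it is $\nu_j+2$ at $\alpha_j$). By Lemma 4 the moves
$$(e,\nu,e)\to(s_j,\nu+\alpha_j^\vee,e)\to(e,\nu+\alpha_j^\vee,e),\qquad(e,\nu,e)\to(e,\nu+\alpha_j^\vee,s_j)$$
go up in the Bruhat order. Hence $\theta(\mu)\le\theta(\lambda-\alpha_1^\vee)$ through the dominant coweights $(2,b),(1,b+2),(0,b+4)$, and $\theta(\mu)\le\theta(\lambda-\alpha_2^\vee)$ through $(2,b),(1,b+2),(3,b+1)$. Taking $\nu=\lambda-\alpha_j^\vee$ we get $\theta(\lambda-\alpha_j^\vee)<s_j(\lambda+A_0)$ and $\theta(\lambda-\alpha_j^\vee)<\lambda+s_jA_0$. So all four candidates lie in $[\theta(\mu),\theta(\lambda)]$, and by Step 2 they are all its coatoms.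

An isomorphism of posets preserves the number of coatoms, so the two intervals are not isomorphic. $\square$
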